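# Linking arbitrary demands by arc-disjoint paths in digraphs of large cycle-degree

## 1. Digraphs, immersions and cycle-degree

All digraphs in these notes are finite, nonempty and have no loops, unless loops are mentioned explicitly. Parallel arcs (several arcs with the same tail and the same head) are allowed. The **multiplicity** of a digraph is the maximum number of arcs with the same tail and the same head. A digraph is **simple** if its multiplicity is at most $1$; a pair of oppositely oriented arcs is allowed in a simple digraph.

For $t\in\mathbb N$, the **complete digraph** $\vec K_t$ has $t$ vertices and both arcs $(u,w)$ and $(w,u)$ for every pair of distinct vertices. If every edge of an undirected graph is replaced by its two orientations, we call the result the *bidirected* version of the graph, so $\vec K_t$ is the bidirected complete graph.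

For $W\subseteq V(D)$, let $\delta^+(W)$ and $\delta^-(W)$ be the sets of arcs leaving and entering $W$, and let $d^\pm(W)=|\delta^\pm(W)|$. A subscript names the digraph when it is not $D$; for instance $d^-_{D[X]}(W)$ counts the arcs that enter $W$ and have both ends in $X$. A **trail** is a directed walk that repeats no arc (it may repeat vertices). A trail contains a directed path with the same two ends, which is the trivial one-vertex path if the ends coincide.

**Definition (immersion).** A digraph $D$ contains a digraph $H$ as an *immersion* if there is an injective map $\phi\colon V(H)\to V(D)$ and, for each arc $(u,w)$ of $H$, a directed path in $D$ from $\phi(u)$ to $\phi(w)$, such that these paths are pairwise arc-disjoint. The vertices $\phi(u)$ are the *branch vertices*. The paths may share vertices; only arcs may not be shared.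

*Example.* The bidirected cycle on $n\ge 3$ vertices contains $\vec K_3$ as an immersion. Pick any three vertices $a,b,c$ in clockwise order. The clockwise directed cycle splits into paths $a\to b$, $b\to c$, $c\to a$, and the anticlockwise cycle splits into paths $a\to c$, $c\to b$, $b\to a$. All six are arc-disjoint.

**Definition (cycle-degree).** The *cycle-degree* of a vertex $v$ is the maximum number of pairwise arc-disjoint directed cycles that all contain $v$. The *minimum cycle-degree* of $D$ is the minimum over all vertices.

*Example.* In $\vec K_t$ each vertex has cycle-degree $t-1$: the $t-1$ two-cycles through $v$ are arc-disjoint, and one cannot do better because each cycle through $v$ uses one of its $t-1$ outgoing arcs.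

*Example.* Cycle-degree can be far below both degrees. Take two disjoint copies $A,B$ of $\vec K_n$, a new vertex $v$, all arcs from $A$ to $v$ and all arcs from $v$ to $B$. Then $v$ has in-degree and out-degree $n$, but nothing leads from $B$ back to $A$ or $v$, so the cycle-degree of $v$ is $0$.

## 2. Does large cycle-degree force a complete immersion?

Large degrees are an obvious necessary feature of a $\vec K_t$ immersion at its branch vertices, so one asks whether they are sufficient. DeVos, McDonald, Mohar and Scheide showed that they are not: large minimum out-degree together with large minimum in-degree (both as functions of $t$) does not force a $\vec K_t$ immersion in general, although it does for Eulerian digraphs. Cycle-degree is a stronger demand: the arcs at $v$ must not only exist, they must close up into cycles, and many of them simultaneously. The following was conjectured; our source for the problem is Marcin Briański, Meike Hatzel, Karolina Okrasa, Michał Pilipczuk, "Potatoes and Onions", arXiv:2610.20391 (2026).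

**Conjecture.** There is a function $f\colon\mathbb N\to\mathbb N$ such that for every $t\in\mathbb N$, every simple digraph of minimum cycle-degree at least $f(t)$ contains $\vec K_t$ as an immersion.

We shall prove it, with $f(t)=6t^2-5t-9$ for $t\ge2$ and $f(t)=1$ for $t\le 1$.

## 3. Two or three branch vertices, by hand

For $t\le 1$ there is nothing to do: any vertex will serve.

For $t=2$, minimum cycle-degree $1$ is enough. Take a directed cycle; it has at least two vertices since there are no loops. Two vertices $u,w$ on it split it into a path from $u$ to $w$ and a path from $w$ to $u$, and these are arc-disjoint.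

For $t=3$, cycle-degree $1$ is not enough: a directed cycle has all out-degrees $1$, while a branch vertex of a $\vec K_3$ immersion must have out-degree at least $2$. It is also essential that *every* vertex has large cycle-degree. The bidirected star with $n$ leaves has a center of cycle-degree $n$, but it has no $\vec K_3$ immersion. Indeed, among three branch vertices one is a leaf, the only arc leaving this leaf goes to the center, and two outgoing arcs would be needed. The leaves have cycle-degree $1$.

Simplicity, or at least bounded multiplicity, is needed too. Two vertices joined by $\mu$ arcs in each direction form a digraph of minimum cycle-degree $\mu$ without any $\vec K_3$ immersion, since it has only two vertices.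

## 4. A linkage theorem that implies the conjecture

A $\vec K_t$ immersion is a set of $t(t-1)$ prescribed connections. It turns out to be more convenient to aim for a set in which all prescriptions can be met.

**Theorem 1.** Let $h,s\ge2$, $\mu\ge1$, and let $D$ be a loopless digraph of multiplicity at most $\mu$ and minimum cycle-degree at least
$$k:=6h-7+\mu(s-2).$$
Then there is $Z\subseteq V(D)$ with $|Z|\ge s$ such that for all $x_1,\dots,x_h,y_1,\dots,y_h\in Z$ (repetitions allowed) there are pairwise arc-disjoint directed paths $P_1,\dots,P_h$ in $D$, with $P_i$ from $x_i$ to $y_i$.

Note the order of quantifiers: $Z$ is fixed before the demands $(x_i,y_i)$ are known.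

**Corollary 2.** For $t\ge2$, every simple digraph with minimum cycle-degree at least $6t^2-5t-9$ contains $\vec K_t$ as an immersion, and any $t$ vertices of the set $Z$ from Theorem 1 (with $\mu=1$, $s=t$, $h=t(t-1)$) can be taken as the branch vertices. Hence the conjecture is true.

*Proof from Theorem 1.* With these parameters $h\ge2$ and $k=6t(t-1)-7+(t-2)=6t^2-5t-9$. Take any $t$ distinct vertices of $Z$ and let the demands be all $t(t-1)$ ordered pairs of them. The linking paths form the immersion. The case $t\le1$ is trivial. $\square$

We shall use three classical results.

* **Max-flow min-cut**, in its integral form: with integer capacities there is an integral flow whose value is the minimum cut capacity.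
* **Edmonds (1973):** a digraph with a vertex $z$ has $h$ pairwise arc-disjoint spanning out-arborescences rooted at $z$ if and only if $d^-(W)\ge h$ for every nonempty $W\subseteq V\setminus\{z\}$. (A spanning out-arborescence rooted at $z$ is a spanning tree whose arcs all point away from $z$. Parallel arcs are allowed; loops change nothing on either side.)
* **Hoffman–Kruskal (1956):** a linear program with totally unimodular constraint matrix and integral right-hand side has an integral optimal solution, if an optimum exists.

Edmonds' theorem is attractive here because the targets do not enter it. Suppose $T_1,\dots,T_h$ are arc-disjoint and $T_i$ is an out-arborescence that starts at $x_i$ and reaches every vertex of $Z$. Then *whatever* $y_i\in Z$ is, $T_i$ contains a path from $x_i$ to $y_i$. So we look for a place with large cuts, where arborescences can be packed.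

## 5. Minimal sets with few outgoing arcs

The first thing to try, in search of a set $X$ that no small cut splits, is to take $X$ inclusion-minimal among the nonempty sets with $d^+(X)\le c$. (The whole vertex set has $d^+=0$, so such $X$ exists.) Let $Y$ be a set that splits $X$, meaning $X\cap Y\ne\emptyset\ne X\setminus Y$. By minimality, both $X\cap Y$ and $X\setminus Y$ have more than $c$ outgoing arcs. An arc leaving $X\cap Y$ either leaves $X$ or goes from $X\cap Y$ to $X\setminus Y$, and similarly for $X\setminus Y$. Therefore
$$2(c+1)\le d^+(X\cap Y)+d^+(X\setminus Y)\le d^+(X)+d^+(Y)+d^-(Y)\le c+d^+(Y)+d^-(Y).$$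
If $D$ is Eulerian, that is, if every vertex has equal in- and out-degree, then $d^-(Y)=d^+(Y)$ and we obtain $d^+(Y)\ge (c+2)/2$. So for Eulerian digraphs this works.

In general it stops exactly at the term $d^-(Y)$, which counts arcs from $X\setminus Y$ to $X\cap Y$ and says nothing about $d^+(Y)$. The failure is real, even when all cycle-degrees are large.

*Example.* Let $c\ge1$, $n\ge c+2$, and take three disjoint copies $R,R',O$ of $\vec K_n$. Add all arcs from $R'$ to $R$, one arc from $R$ to $R'$, and $c$ arcs from distinct vertices of $R$ to $O$. Every vertex has cycle-degree at least $n-1$. Let $X=R\cup R'$. Then $d^+(X)=c$, while $d^+(R)=c+1$ and $d^+(R')=n^2>c$. A subset of $X$ that contains some but not all vertices of one of the copies has at least $n-1\ge c+1$ outgoing arcs already within that copy. So $X$ is inclusion-minimal with $d^+(X)\le c$. But $Y=R\cup O$ splits $X$ and $d^+(Y)=1$: there are not even two arc-disjoint paths from $R$ to $R'$.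

The trouble comes from the $c$ arcs from $R$ to $O$. They make $d^+(R)$ large, but nothing that enters $O$ ever returns, so they lie on no cycle. We should count only outgoing arcs that can be closed up, all at the same time, into cycles.

## 6. The function $e$ and excursions

**Definition (Eulerian set, $e$).** A set $F\subseteq A(D)$ of arcs is *Eulerian* if every vertex has equal in-degree and out-degree in $F$; $F$ need not be connected. For $X\subseteq V=V(D)$ put
$$e(X)=\max\{|F\cap\delta^+(X)| : F\text{ Eulerian}\}.$$

Since $\delta^+(V)=\emptyset$, we have $e(V)=0$. An Eulerian set decomposes into arc-disjoint directed cycles, and conversely a union of arc-disjoint cycles is Eulerian; each cycle through $v$ uses exactly one arc of $\delta^+(\{v\})$. Hence $e(\{v\})$ is the cycle-degree of $v$.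

*Example.* In the digraph of Section 5, an Eulerian set $F$ has as many arcs entering $O$ as leaving $O$, hence none entering. So $e(R\cup R')=0$, and $e(R)=1$, from a cycle through the single arc from $R$ to $R'$. For a nonempty $W\subsetneq R$ the arc set of the copy $R$ of $\vec K_n$ is Eulerian and gives $e(W)\ge|W|(n-|W|)\ge n-1\ge c+1$. So $R$ is inclusion-minimal with $e\le c$: the new function does not choose the bad set $R\cup R'$.

**Definition (excursion).** For nonempty $X$, an *$X$-excursion* is a trail whose first and last vertices are in $X$ (possibly equal), which has at least one internal vertex, and all of whose internal vertices lie outside $X$. Its first arc is its only arc in $\delta^+(X)$.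

*Example.* If $X=\{a,b\}$ and $v\notin X$, the trail $a\to v\to b$ is an $X$-excursion, and so is $a\to v\to a$. The single arc $a\to b$ is not, because it has no internal vertex.

**Lemma 3.** If $F$ is Eulerian and $|F\cap\delta^+(X)|=p$, where $X\neq\emptyset$, then $F$ contains $p$ pairwise arc-disjoint $X$-excursions.

*Proof.* Each component of $F$ (with at least one arc) is connected and balanced at every vertex, so it has a closed Euler tour. Consider the components that meet $X$, and cut their tours at every visit to $X$. Each piece starts and ends in $X$ and has no internal vertex in $X$. An arc of $F\cap\delta^+(X)$ lies in such a component, has its tail in $X$, and so is the first arc of its piece. That piece has an internal vertex, namely the head of the arc, so it is an $X$-excursion. Different arcs of $F\cap\delta^+(X)$ begin different pieces, and the pieces are arc-disjoint. $\square$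

The converse fails, and this is the next difficulty. If $X=\{a,b\}$ and the digraph consists of the paths $a\to v_i\to b$ for $i=1,\dots,n$, there are $n$ arc-disjoint $X$-excursions but no cycle, so $e(X)=0$. A bound on $e(X)$ does not bound the number of arc-disjoint excursions, because excursions need not close up. In this example, however, $X$ is not minimal: $e(\{a\})=e(\{b\})=0$. The next lemma says that this is the only way the bound can fail.

## 7. Duality: a minimal set has few excursions

**Lemma 4.** Let $c\ge0$ and let $X$ be inclusion-minimal among the nonempty sets with $e(X)\le c$. Then $D$ has at most $c$ pairwise arc-disjoint $X$-excursions.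

The plan is to write $e(X)$ as a linear program, take an integral dual solution, which contains a potential $\pi$ on the vertices, and show that minimality forces $\pi$ to be constant on $X$. Then each excursion costs at least $1$ in the dual.

*Proof.* **Step 1: the linear program and its dual.** Let $w_a=1$ for $a\in\delta^+(X)$ and $w_a=0$ for all other arcs. Consider
$$\max\ \sum_a w_ax_a\quad\text{subject to}\quad x\text{ is a circulation},\ 0\le x_a\le1 .$$
The constraint matrix consists of the incidence matrix of a digraph together with unit rows, so it is totally unimodular. Hence there is an optimal $x$ with entries in $\{0,1\}$. Such vectors are exactly the Eulerian sets, so the optimum is $e(X)$. The dual has a free variable $\pi(v)$ for each vertex and a variable $y_a\ge 0$ for each arc: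
$$\min\ \sum_a y_a\quad\text{subject to}\quad y_a\ge0,\qquad y_a\ge w_a+\pi(u)-\pi(v)\ \text{ for each arc } a=(u,v). \tag{1}$$
The primal is feasible ($x=0$) and bounded, so the dual attains its optimum, with the same value $e(X)$. Writing $\pi=\pi^+-\pi^-$ with $\pi^+,\pi^-\ge0$ keeps the matrix totally unimodular, and the right-hand side $w$ is integral. So there is an integral optimal solution $(\pi,y)$, and
$$\sum_a y_a=e(X)\le c,\qquad \pi\colon V\to\mathbb Z. \tag{2}$$

**Step 2: a small arc set around the top level of $\pi$ in $X$.** Let
$$M=\max_{x\in X}\pi(x),\qquad A=\{x\in X:\pi(x)=M\}\ne\emptyset,\qquad B=\{v\in V\setminus X:\pi(v)\ge M+1\}.$$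
Let $Q$ consist of $\delta^+(A\cup B)$ together with all arcs from $B$ to $A$. We check that $y_a\ge1$ for every $a=(u,v)\in Q$, using (1) and the integrality of $\pi$.

* If $u\in A$ and $v\in X\setminus A$, then $\pi(u)-\pi(v)\ge1$.
* If $u\in A$ and $v\in(V\setminus X)\setminus B$, then $a\in\delta^+(X)$, so $w_a=1$, and $\pi(v)\le M=\pi(u)$.
* If $u\in B$, then $v\in X$ or $v\in(V\setminus X)\setminus B$. In both cases $\pi(v)\le M$, while $\pi(u)\ge M+1$.

These are all the arcs of $Q$; the arcs from $B$ to $A$ are in the last case. Therefore $|Q|\le\sum_ay_a\le c$.

**Step 3: minimality forces $A=X$.** We show $e(A)\le|Q|$. By Lemma 3 there are $e(A)$ pairwise arc-disjoint $A$-excursions, and we claim that each contains an arc of $Q$. If an $A$-excursion contains no arc of $\delta^+(A\cup B)$, then, starting in $A$, it stays in $A\cup B$. Its internal vertices are outside $A$, hence in $B$, and there is at least one. So its last arc goes from $B$ to $A$ and is in $Q$. Thus $e(A)\le|Q|\le c$. As $A$ is a nonempty subset of $X$, minimality of $X$ gives $A=X$: the potential $\pi$ is constant on $X$.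

**Step 4: each excursion costs at least $1$.** Let $P$ be an $X$-excursion. Exactly one of its arcs is in $\delta^+(X)$, and the differences of $\pi$ along $P$ telescope to the difference of $\pi$ at its two ends, which is $0$ since both ends are in $X$. Hence
$$\sum_{a\in P}y_a\ \ge\sum_{a=(u,v)\in P}\bigl(w_a+\pi(u)-\pi(v)\bigr)=1 .$$
Summing over arc-disjoint excursions, and using $y\ge0$ and (2), we see that there are at most $\sum_ay_a\le c$ of them. $\square$

*Example.* In the digraph with paths $a\to v_i\to b$ and $X=\{a,b\}$, an optimal dual solution is $y=0$, $\pi(a)=0$, $\pi(v_i)=\pi(b)=1$. Here $M=1$, $A=\{b\}$, $B=\emptyset$ and $Q=\emptyset$. The proof thus exhibits the smaller set $\{b\}$ with $e(\{b\})=0$.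

## 8. Every cut that splits a minimal set is large

We now recover the inequality of the Eulerian computation in Section 5, in any digraph. Eulerian sets around $X\cap Y$ and around $X\setminus Y$ provide excursions. Those that avoid $\delta^+(Y)$ are excursions of $X$ itself, although they need not form an Eulerian set. This is why Lemma 4 is about excursions.

**Lemma 5.** Let $c$ and $X$ be as in Lemma 4 and let $Y\subseteq V$ satisfy $X\cap Y\ne\emptyset\ne X\setminus Y$. Then $d^+(Y)\ge(c+2)/2$.

*Proof.* Let $d=d^+(Y)$. If $d\ge c+1$, then $d\ge(c+2)/2$ because $c\ge0$. So let $d\le c$. Put $R=X\cap Y$ and $R'=X\setminus Y$. Both are nonempty proper subsets of $X$, so $e(R),e(R')\ge c+1$ by minimality.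

By Lemma 3 there are $c+1$ pairwise arc-disjoint $R$-excursions. At most $d$ of them use an arc of $\delta^+(Y)$, so at least $c+1-d$ avoid it. These start in $R\subseteq Y$ and never leave $Y$. Their internal vertices lie in $Y\setminus R=Y\setminus X$, so they are $X$-excursions, with all arcs inside $Y$.

Likewise there are $c+1$ pairwise arc-disjoint $R'$-excursions, at least $c+1-d$ of which avoid $\delta^+(Y)$. Such an excursion ends in $R'$, outside $Y$. If it visited $Y$ it would have to leave $Y$ afterwards, through an arc of $\delta^+(Y)$. So it never visits $Y$: it stays in $V\setminus Y$, and its internal vertices lie outside $Y\cup R'\supseteq X$. It is an $X$-excursion with all arcs inside $V\setminus Y$.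

The two families together are pairwise arc-disjoint, since arcs inside $Y$ differ from arcs inside $V\setminus Y$. Lemma 4 gives $2(c+1-d)\le c$, that is, $d\ge(c+2)/2$. $\square$

## 9. Large cuts around $X$ do not yet pack arborescences

From Lemma 5 we have a set $X$ such that $d^+(Y)\ge m$ for every $Y$ that splits $X$, where $m$ is as large as we like. By max-flow min-cut there are $m$ arc-disjoint paths from any vertex of $X$ to any other. Can we now take arborescences in $D$ that reach all of $X$? Edmonds' theorem asks for $d^-(W)\ge h$ for all nonempty sets $W$ that avoid the root, *including sets disjoint from $X$*, about which we know nothing. The demand cannot simply be dropped for such $W$, however large $m$ is.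

*Example.* Let $m\ge2$. Take a vertex $s_0$, vertices $v_1,\dots,v_{2m-1}$ with one arc $s_0\to v_i$ each, and for each $m$-element set $S\subseteq\{1,\dots,2m-1\}$ a vertex $t_S$ with arcs $v_i\to t_S$ for $i\in S$ and $m$ parallel arcs $t_S\to s_0$. Let $X$ consist of $s_0$ and all $t_S$. There are $m$ arc-disjoint paths from $s_0$ to each $t_S$, and $m$ parallel arcs back; going through $s_0$, there are $m$ arc-disjoint paths from any vertex of $X$ to any other. So $d^+(Y)\ge m$ whenever $Y$ splits $X$. But there are not even two arc-disjoint out-trees rooted at $s_0$ that both reach all of $X$. Each $v_i$ is entered by a single arc, so of two such trees one contains at most $m-1$ of the $v_i$. It misses at least $m$ of them, say those with index in an $m$-set $S$ and possibly others, and so it does not reach $t_S$.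

This does not show that demands in such a set cannot be linked. It shows that Edmonds' theorem must be applied elsewhere: to a digraph whose vertex set is *exactly* the set $Z$ of terminals. The arcs of $D[Z]$ may be too few for this, so we add arcs that stand for arc-disjoint excursions of $D$. The proof below finds $Z$ inside $X$ and finds the right excursions.

## 10. Terminals, gates and virtual arcs: the proof of Theorem 1

Let $D,h,s,\mu,k$ be as in Theorem 1 and put
$$m=2h-2\ge2,\qquad c=2m-2,\qquad\text{so that}\qquad k=3m-1+\mu(s-2)=c+m+1+\mu(s-2).$$

**Step 1: the set $X$.** This step provides large cuts. Since $e(V)=0\le c$, we can choose $X$ inclusion-minimal among the nonempty sets with $e(X)\le c$. As $(c+2)/2=m$, Lemma 5 says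
$$d^+(W)\ge m\quad\text{for every }W\subseteq V\text{ with }W\cap X\ne\emptyset\ne X\setminus W. \tag{3}$$

**Step 2: the set $Z$ and its gates.** This step provides large in-degrees *inside* $X$, at the price of a second minimal choice. Let $Z$ be inclusion-minimal among the nonempty subsets of $X$ with $d^-_{D[X]}(Z)\le m$; the set $X$ itself qualifies, with in-degree $0$. Let $E$ be the set of arcs from $X\setminus Z$ to $Z$. We call them *gates*, and put
$$\delta=|E|=d^-_{D[X]}(Z)\le m .$$
Possibly $\delta=0$. By minimality of $Z$,
$$d^-_{D[X]}(W)\ge m+1\quad\text{for every }\emptyset\ne W\subsetneq Z. \tag{4}$$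

*Example.* Let $h=s=2$ and $\mu=1$, so $m=c=2$ and $k=5$. Take three disjoint copies $B_1,B_2,O$ of $\vec K_6$, with vertices $p_1,\dots,p_6$ in $B_1$, vertices $q_1,\dots,q_6$ in $B_2$, and a vertex $o_1\in O$. Add the arcs $q_1\to p_1$, $q_2\to p_2$, $q_3\to p_3$ from $B_2$ to $B_1$, the arcs $p_1\to q_2$ and $p_2\to q_1$ from $B_1$ to $B_2$, and the path $p_3\to o_1\to q_3$. All cycle-degrees are at least $5$. Let $X=B_1\cup B_2$. The only arc leaving $X$ is $p_3\to o_1$, so $e(X)\le1$. The cycles $q_1p_1q_2p_2$ and $q_3p_3o_1$ together contain three arcs leaving $B_1$ and three arcs leaving $B_2$, so $e(B_1),e(B_2)\ge3$. A set that contains some but not all vertices of a copy of $\vec K_6$ has $e\ge5$. So $X$ is a legitimate choice in Step 1. In $D[X]$, the set $B_2$ has in-degree $2$, while $B_1$ has in-degree $3$, and subsets of $X$ that contain part of a copy have in-degree at least $5$. So $Z=B_2$, and the gates are $p_1\to q_2$ and $p_2\to q_1$.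

**Step 3: $|Z|\ge s$.** This is the only place where the cycle-degrees and the multiplicity are used. Let $v\in Z$ and take $k$ pairwise arc-disjoint cycles through $v$. The cycles among them that are not contained in $X$ each use an arc of $\delta^+(X)$, and their union is Eulerian, so there are at most $e(X)\le c$ of them. The other cycles, at least $k-c$ in number, lie in $D[X]$, and each uses its own arc entering $v$. Hence
$$d^-_{D[X]}(v)\ge k-c=m+1+\mu(s-2).$$
Suppose $|Z|\le s-1$. At most $\mu(|Z|-1)\le\mu(s-2)$ arcs enter $v$ from $Z\setminus\{v\}$. So at least $m+1$ arcs enter $v$ from $X\setminus Z$, and these are gates. This contradicts $\delta\le m$. Hence $|Z|\ge s$.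

From now on let $x_1,\dots,x_h,y_1,\dots,y_h\in Z$ be given. Let $U=\{x_1,\dots,x_h\}$, and for $u\in U$ let $o(u)=|\{i:x_i=u\}|$. For $W\subseteq Z$ write $o(W)=\sum_{u\in U\cap W}o(u)$; in particular $o(Z)=h$.

**Step 4: trails from $U$ to the gates.** By (4), the subsets of $Z$ have large in-degree in $D[X]$, but part of this in-degree may come from gates, which are not arcs of $D[Z]$. To make up for the gates, we lead trails from $U$ out to the gates and back through them into $Z$. We send about two trails from $u$ for each demand starting at $u$. Precisely, choose integers
$$0\le r(u)\le2o(u)\quad(u\in U)\qquad\text{with}\qquad\sum_{u\in U}r(u)=\delta .$$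
This is possible because $\delta\le m=2h-2\le 2h=\sum_u2o(u)$. Again write $r(W)=\sum_{u\in U\cap W}r(u)$.

Build a network from $D-E$, with all its arcs of capacity $1$. Add a source $\sigma$ with an arc $\sigma\to u$ of capacity $r(u)$ for each $u\in U$, and a sink $\tau$ with, for each gate $g=(p,q)$, an arc $p\to\tau$ of capacity $1$ (one such arc per gate, even if tails coincide). Consider a cut with source side $\{\sigma\}\cup W$, where $W\subseteq V$. Its capacity is
$$\sum_{u\in U\setminus W}r(u)\;+\;|\delta^+(W)\setminus E|\;+\;|\{g\in E:\text{the tail of }g\text{ is in }W\}|. \tag{5}$$
We claim this is at least $\delta$.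

* If $W\cap U=\emptyset$, the first term is $\delta$.
* If $X\subseteq W$, the last term is $\delta$, because all gates have their tails in $X$.
* Otherwise $W$ contains a vertex of $U\subseteq X$ but not all of $X$. An arc of $\delta^+(W)$ is counted in the second term if it is not a gate, and in the third if it is a gate, since its tail is in $W$. So the last two terms sum to at least $d^+(W)\ge m\ge\delta$ by (3).

So there is an integral flow of value $\delta$. The arcs at $\sigma$ have total capacity $\delta$, and so do the arcs at $\tau$, hence all of them are saturated. Decompose the flow into $\delta$ paths from $\sigma$ to $\tau$ (discarding cycles). Inside $D-E$ these are arc-disjoint. Each ends with the sink arc of one gate $g$, and each gate occurs once. Remove $\sigma$ and $\tau$ and append the gate $g$. This gives pairwise arc-disjoint trails $R_g$, $g\in E$, in $D$ such that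

* $R_g$ starts in $U$, ends with the arc $g$, and uses no other gate;
* exactly $r(u)$ of the trails start at $u$, for each $u\in U$.

The trails may wander anywhere in $V$, inside and outside $X$.

**Step 5: the auxiliary digraph on $Z$.** This step turns the trails into extra arcs between vertices of $Z$. Each $R_g$ starts in $U\subseteq Z$ and ends at the head of $g$, which is in $Z$. Cut $R_g$ at its visits to $Z$. Each piece has both ends in $Z$ and no internal vertex in $Z$, so it is either a single arc of $D[Z]$ or a $Z$-excursion. The last piece, which ends with $g$, is a $Z$-excursion since the tail of $g$ is outside $Z$. Let $\mathcal P$ be the set of all $Z$-excursions obtained in this way from all the trails. They are pairwise arc-disjoint, and they use no arc of $D[Z]$.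

Let $D^*$ be the digraph with vertex set $Z$, all arcs of $D[Z]$, and for each $P\in\mathcal P$ a *virtual* arc from the first vertex of $P$ to the last. Virtual arcs may be parallel to other arcs, and they may be loops, which do no harm. Each $R_g$ becomes a trail $R_g^*$ in $D^*$ with the same first vertex, ending at the head of $g$, and the trails $R_g^*$ are pairwise arc-disjoint.

*Example (continued).* Let $x_1=x_2=q_4$. Then $o(q_4)=2$, $\delta=2$ and $r(q_4)=2$. A possible flow gives the trails $q_4\to q_1\to p_1\to q_2$ and $q_4\to q_2\to p_2\to q_1$. The pieces in $D[Z]$ are the arcs $q_4\to q_1$ and $q_4\to q_2$. The excursions are $q_1\to p_1\to q_2$ and $q_2\to p_2\to q_1$, so $D^*$ is $\vec K_6$ with one additional arc $q_1\to q_2$ and one additional arc $q_2\to q_1$.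

**Step 6: cuts in $D^*$.** This is the inequality that Edmonds' theorem will need.

**Claim 6.** For every $\emptyset\ne W\subsetneq Z$ we have $d^+_{D^*}(W)\ge o(W)$.

The idea is that the gates into $W$ and the gates into $Z\setminus W$ work against each other. If many trails that start in $W$ end in $Z\setminus W$, then they cross from $W$ to $Z\setminus W$. If few do, then many gates have their heads in $W$, few gates lead into $Z\setminus W$, and the large in-degree (4) of $Z\setminus W$ must come from $W$. We average the two bounds.

*Proof.* Let $d=d^+_{D^*}(W)$ and $S=r(W)$. Exactly $S$ of the trails $R^*_g$ start in $W$. They are arc-disjoint, so at most $d$ of them use an arc leaving $W$; the remaining ones, at least $S-d$ of them, stay in $W$ and end in $W$. Since $R_g^*$ ends at the head of $g$, at least $S-d$ gates have their heads in $W$. Hence at most $\delta-S+d$ gates have their heads in $Z\setminus W$.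

An arc of $D[X]$ entering $Z\setminus W$ comes either from $X\setminus Z$, and is then a gate, or from $W$, and is then an arc of $D[Z]$ leaving $W$. The set $Z\setminus W$ is a nonempty proper subset of $Z$, so (4) gives
$$m+1\le d^-_{D[X]}(Z\setminus W)\le(\delta-S+d)+d^+_{D[Z]}(W)\le(\delta-S+d)+d .$$
Therefore
$$2d\ge m+1-\delta+S. \tag{6}$$
On the other hand, as $r(u)\le2o(u)$,
$$S=\delta-\sum_{u\in U\setminus W}r(u)\ge\delta-2\sum_{u\in U\setminus W}o(u)=\delta-2\bigl(h-o(W)\bigr).$$
Inserting this into (6) and using $m=2h-2$,
$$2d\ge m+1-2h+2o(W)=2o(W)-1 .$$
Since $d$ and $o(W)$ are integers, $d\ge o(W)$. $\square$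

This computation also explains the constants. The factor $2$ in $2d$ is why we send up to two trails per demand, and $m=2h-2$ is the least value of $m$ for which the final line yields $d\ge o(W)$.

**Step 7: arborescences in $D^*$.** Now we pack arborescences and read off the paths. Add to $D^*$ a vertex $z$ with $o(u)$ parallel arcs to each $u\in U$, so that $z$ has out-degree $h$. Let $\emptyset\ne W'\subseteq Z$. The in-degree of $W'$ in the new digraph is
$$o(W')+d^+_{D^*}(Z\setminus W').$$
If $W'=Z$, this is $o(Z)=h$. Otherwise $Z\setminus W'$ is a nonempty proper subset of $Z$, and Claim 6 gives at least $o(W')+o(Z\setminus W')=h$. By Edmonds' theorem there are $h$ pairwise arc-disjoint spanning out-arborescences rooted at $z$. Each uses at least one arc at $z$, and there are only $h$ such arcs, so each uses exactly one, and all are used. Since $o(u)$ of these arcs go to $u$, we can label the arborescences $T_1,\dots,T_h$ such that the only arc of $T_i$ at $z$ goes to $x_i$.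

The path in $T_i$ from $z$ to $y_i$ begins with the arc $z\to x_i$, so its remainder is a path from $x_i$ to $y_i$ in $D^*$ (trivial if $x_i=y_i$). For $i=1,\dots,h$ these paths are pairwise arc-disjoint in $D^*$. Replace each virtual arc by its excursion in $\mathcal P$. The excursions are pairwise arc-disjoint and use no arc of $D[Z]$, so we obtain pairwise arc-disjoint trails in $D$ from $x_i$ to $y_i$. Each contains a directed path $P_i$ from $x_i$ to $y_i$. The set $Z$ was chosen before the demands, so this proves Theorem 1. $\blacksquare$

## 11. Other demand digraphs and the size of the bound

**Corollary 7.** Let $H$ be any loopless digraph (parallel arcs allowed) with $t\ge2$ vertices and $h\ge2$ arcs. Every simple digraph $D$ with minimum cycle-degree at least $6h+t-9$ contains $H$ as an immersion, and every injection $V(H)\to Z$ can be prescribed, where $Z$ is the set from Theorem 1 with $s=t$ and $\mu=1$.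

*Proof.* Here $k=6h-7+(t-2)=6h+t-9$ and $|Z|\ge t$. Given an injection $\phi\colon V(H)\to Z$, let the demands be the pairs $(\phi(u),\phi(w))$ over all arcs $(u,w)$ of $H$. $\square$

For $h,t\ge2$ let $F(h,t)$ be the least $k$ such that every simple digraph of minimum cycle-degree at least $k$ contains every such $H$ (with $t$ vertices and $h$ arcs) as an immersion.

**Proposition 8.** For $h,t\ge2$,
$$\max\{h,\,t-1\}\le F(h,t)\le6h+t-9 .$$

*Proof.* The upper bound is Corollary 7. For the first lower bound, $\vec K_h$ has minimum cycle-degree $h-1$ and all out-degrees $h-1$. So it does not immerse the digraph that consists of $h$ parallel arcs from one vertex to another and $t-2$ isolated vertices, whose branch vertex at the tail would need out-degree $h$. For the second, $\vec K_{t-1}$ has minimum cycle-degree $t-2$ and too few vertices. $\square$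

Since $6h+t-9\le7\max\{h,t-1\}$, the bound is of optimal order for this class of demands. For the family $\vec K_t$ itself, the same digraph $\vec K_{t-1}$ shows that the least valid $f$ satisfies $t-1\le f(t)\le6t^2-5t-9$ for $t\ge2$. The argument does not determine its exact growth. As for simplicity, the two-vertex digraph at the end of Section 3 shows that some bound on the multiplicity is necessary, and by Theorem 1 bounded multiplicity suffices.

## 12. Complete immersions, linked sets and cycle-degree bound one another

For a digraph $D$ consider three numbers:

* $a(D)$ is the largest $t$ such that $D$ contains $\vec K_t$ as an immersion;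
* $b(D)$ is the largest $n$ such that some $n$-set $Z\subseteq V(D)$ has the property that any $n$ pairs of vertices of $Z$ (repetitions allowed) can be linked by arc-disjoint paths of $D$;
* $g(D)$ is the largest $k$ such that $D$ contains, as an immersion, a simple digraph of minimum cycle-degree at least $k$.

The maxima exist. A single vertex shows $a,b\ge1$ and $g\ge0$; also $a,b\le|V(D)|$, and an immersed simple digraph has at most $|V(D)|$ vertices, so its cycle-degrees are at most $|V(D)|-1$.

*Example.* For $D=\vec K_2$, with vertices $u,w$, we have $a=2$ and $g=1$. For $b$, the set $\{u,w\}$ fails because the demands $(u,w),(u,w)$ need two arcs from $u$ to $w$; so $b=1$.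

**Proposition 9.** Each of $a(D)$, $b(D)$, $g(D)$ is bounded above by a function of each of the others.

*Proof.* Write $a,b,g$ for the three numbers. It suffices to bound $a$ by a function of $g$, then $g$ by a function of $b$, and $b$ by a function of $a$, all increasing; the other bounds follow by composing these.

First, $g\ge a-1$, because $\vec K_a$ is simple and has minimum cycle-degree $a-1$.

Second, *if $g\ge7n-9$ with $n\ge2$, then $b\ge n$.* Let $D'$ be a simple digraph, immersed in $D$ by a map $\phi$, with minimum cycle-degree at least $7n-9$. Theorem 1 with $h=s=n$ and $\mu=1$ applies to $D'$, as $6n-7+(n-2)=7n-9$. It yields a set $Z$ with at least $n$ vertices, and we pass to an $n$-subset. Any $n$ pairs of this subset are linked by arc-disjoint paths in $D'$. Replacing each arc of $D'$ by its path in $D$ turns these into arc-disjoint trails in $D$ between the images under $\phi$, and the trails contain paths. So the image of the $n$-subset shows $b\ge n$. Applied with $n=b+1\ge2$, this gives $g<7(b+1)-9$, since otherwise $b\ge b+1$.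

Third, *if $b\ge t(t-1)$ with $t\ge2$, then $a\ge t$.* Let $n=b$ and let $Z$ be an $n$-set as in the definition. Since $n\ge t(t-1)\ge t$, we can choose $t$ vertices in $Z$. Their $t(t-1)\le n$ ordered pairs, completed to $n$ pairs by copies of a pair $(v,v)$ with $v\in Z$, can be linked simultaneously, which gives a $\vec K_t$ immersion. Applied with $t=a+1\ge2$, this gives $b<a(a+1)$. $\square$

In this qualitative sense, large minimum cycle-degree of an immersed simple digraph is exactly the condition that forces large complete digraph immersions.
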